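\title{Convex domains in $\mathbb{CP}^n$ whose first Dirichlet eigenfunction is not log-concave}

\begin{abstract}
For every $n\ge 2$ we construct smooth, strictly convex domains in $\mathbb{CP}^n$ with the Fubini--Study metric, contained in balls of arbitrarily small radius, whose first Dirichlet eigenfunction is not quasi-concave, and hence not log-concave. This disproves the log-concavity conjecture for convex domains of $\mathbb{CP}^n$, $n\ge2$. The domains are thin tubes of variable radius around a region of a totally geodesic $\mathbb{CP}^1$. Convexity of such a tube involves only the curvature $1$ of the planes that mix $T\mathbb{CP}^1$ with its normal bundle. The decay of the eigenfunction along the tube is controlled by a weighted length on $\mathbb{CP}^1$, whose second variation involves the curvature $4$ of $\mathbb{CP}^1$. The gap between $1$ and $4$ produces the counterexample.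
\end{abstract}

\section{The problem and the result}\label{sec:intro}

Let $g$ be the Fubini--Study metric on $\mathbb{CP}^n$, normalized so that the holomorphic sectional curvature is $4$, and let $\Delta=\operatorname{tr}\operatorname{Hess}$ be its Laplacian. Let $\Omega\subset\mathbb{CP}^n$ be a smooth, connected, proper domain with nonempty boundary. Its first Dirichlet eigenvalue $\lambda_1$ is the infimum of $\int_\Omega|\nabla\phi|^2/\int_\Omega\phi^2$ over nonzero Lipschitz functions $\phi$ that vanish on $\partial\Omega$. It is a simple eigenvalue, and the \emph{first Dirichlet eigenfunction} is the function $u>0$ in $\Omega$, unique up to a positive factor and smooth up to the boundary, with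
\[
-\Delta u=\lambda_1u\quad\text{in }\Omega,\qquad u=0\quad\text{on }\partial\Omega .
\]
We call $u$ \emph{log-concave} if $\operatorname{Hess}(\log u)\le0$ in $\Omega$, and \emph{quasi-concave} if
\[
u(c(t))\ge\min\{u(c(0)),u(c(1))\}
\]
for every geodesic segment $c:[0,1]\to\Omega$ and every $t\in[0,1]$. Quasi-concavity is a property of the superlevel sets alone: each set $\{u\ge a\}$ contains every geodesic segment of $\Omega$ whose endpoints it contains. Since $(F\circ c)''=\operatorname{Hess}F(c',c')$ along a geodesic $c$, log-concavity makes $\log u\circ c$ concave, and so implies quasi-concavity.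

The domain $\Omega$ is \emph{convex} if $\mathrm{II}_{\partial\Omega}\ge0$, and \emph{strictly convex} if $\mathrm{II}_{\partial\Omega}>0$, where $\mathrm{II}_{\partial\Omega}(Y,Y')=-g(\nabla_Y\nu,Y')$ for $Y,Y'$ tangent to $\partial\Omega$ and $\nu$ is the inward unit normal. If $\Omega=\{\Phi<0\}$ near a boundary point and $d\Phi\ne0$ there, then $\nu=-\nabla\Phi/|\nabla\Phi|$, and therefore
\begin{equation}\label{eq:II}
\mathrm{II}_{\partial\Omega}=\frac{\operatorname{Hess}\Phi}{|\nabla\Phi|}\quad\text{on vectors tangent to }\partial\Omega .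
\end{equation}
Thus strict convexity means that $(\Phi\circ c)''>0$ wherever a geodesic $c$ is tangent to $\partial\Omega$: tangent geodesics leave $\overline\Omega$ on both sides. The following conjecture is taken from \cite{Xia}.

\begin{quote}
\textbf{Conjecture} (log-concavity in $\mathbb{CP}^n$). \emph{If $\Omega\subset\mathbb{CP}^n$ is convex, then the first Dirichlet eigenfunction of $\Omega$ is log-concave.}
\end{quote}

The conjecture is the converse of an elementary implication. Suppose $u$ is log-concave, that is, $\operatorname{Hess}u\le du^2/u$ in $\Omega$. By Hopf's boundary point lemma $\nabla u\neq0$ on $\partial\Omega$. Extend a vector $Y$ tangent to $\partial\Omega$ to a continuous field with $du(Y)=0$ nearby. Then $\operatorname{Hess}u(Y,Y)\le0$ inside $\Omega$, hence on $\partial\Omega$, and \eqref{eq:II} with $\Phi=-u$ gives $\mathrm{II}_{\partial\Omega}(Y,Y)\ge0$. So convexity of $\Omega$ is necessary, and one asks whether the convexity of the outermost level set propagates inward. On the most symmetric domains it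 does.

\begin{example}[Geodesic balls]\label{ex:ball}
Let $\Omega$ be a ball of radius $R\le\pi/4$ and let $t$ be the distance to its center. Recall that $\operatorname{Hess}t$ has the eigenvalue $0$ in the direction $\nabla t$, the eigenvalue $2\cot2t$ in the direction $J\nabla t$, and the eigenvalue $\cot t$ with multiplicity $2n-2$. So $\operatorname{Hess}t\ge0$ for $0<t\le\pi/4$, and $\Omega$ is convex. Since $\lambda_1$ is simple and the isometries fixing the center are transitive on the spheres around it, $u=u(t)$, and $u''+Hu'=-\lambda_1u$ with $H=(2n-2)\cot t+2\cot 2t$. With $a=\sin^{2n-2}t\,\sin2t$ this reads $(au')'=-\lambda_1au<0$, so $\chi=u'/u<0$ on $(0,R)$. Next, $\chi'=-\lambda_1-H\chi-\chi^2$ and $\chi'\to-\lambda_1/(2n)<0$ as $t\to0$. At a first zero of $\chi'$ we would have $\chi''\ge0$, but there $\chi''=-H'\chi<0$ because $H'<0$ and $\chi<0$. Hence $\chi'<0$, and $\operatorname{Hess}\log u=\chi'\,dt^2+\chi\operatorname{Hess}t\le0$.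
\end{example}

All sectional curvatures of $\mathbb{CP}^n$ are positive, and on a small ball the metric is close to the Euclidean one. One might therefore expect a counterexample, if there is one, to be large. This is not so.

\begin{theorem}\label{thm:main}
Let $n\ge2$ and $\delta>0$. There is a smooth connected domain $\Omega\subset\mathbb{CP}^n$ inside a geodesic ball of radius $\delta$, with $\mathrm{II}_{\partial\Omega}>0$, whose first Dirichlet eigenfunction is not quasi-concave. In particular it is not log-concave, and the conjecture is false for every $n\ge2$.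
\end{theorem}

The case $n=1$, where $\mathbb{CP}^1$ is a round sphere, is not addressed: the construction needs directions normal to a projective line.

\begin{remark}\label{rem:power}
If $F$ is strictly increasing on $(0,\infty)$ and $F(u\circ c)$ is concave for every geodesic segment $c$ in $\Omega$, then $F(u(c(t)))\ge\min\{F(u(c(0))),F(u(c(1)))\}$, so $u$ is quasi-concave. This covers $F(u)=u^a$ with $a>0$, $F(u)=\log u$, and $F(u)=-u^{a}$ with $a<0$. So no power-concavity property holds for all convex domains of $\mathbb{CP}^n$, $n\ge2$, not even for the small, strictly convex ones.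
\end{remark}

Section~\ref{sec:setup} fixes the geometry, and Section~\ref{sec:idea} explains the mechanism in $\mathbb{CP}^2$. The domains are built in Sections~\ref{sec:profile} and~\ref{sec:tubes}, and their eigenfunctions are analyzed in Sections~\ref{sec:limit} and~\ref{sec:end}. Section~\ref{sec:geod} shows that for $\delta<\pi/4$ the domains also contain the minimizing geodesic between any two of their points.

\section{A projective line and its neighborhood}\label{sec:setup}

Let $\langle Z,Z'\rangle=\sum_jZ_j\overline{Z'_j}$ on $\mathbb C^{n+1}$. The metric $g$ is the one for which $Z\mapsto[Z]$ is a Riemannian submersion from the unit sphere onto $\mathbb{CP}^n$. For a unit vector $Z$, the tangent space at $[Z]$ is identified isometrically with $\{W:\langle W,Z\rangle=0\}$, the complex structure $J$ is multiplication by $i$, and the geodesic with unit initial velocity $W$ is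
\begin{equation}\label{eq:geod}
t\longmapsto[\cos t\,Z+\sin t\,W].
\end{equation}
For unit vectors, $\cos\operatorname{dist}([Z],[Z'])=|\langle Z,Z'\rangle|$. The group $U(n+1)$ acts transitively by isometries, and $[Z]\mapsto[\bar Z]$ is an isometry. The sectional curvature of the plane spanned by orthonormal vectors $Y,Y'$ is $1+3g(JY,Y')^2$.

Write points as $[p:\zeta]$ with $p=(p_1,p_2)\in\mathbb C^2$, $\zeta\in\mathbb C^{n-1}$, and let $N=\{\zeta=0\}\cong\mathbb{CP}^1$, with induced metric $g_N$. By \eqref{eq:geod}, a geodesic tangent to $N$ stays in $N$, so $N$ is totally geodesic. Its Gauss curvature is $4$, while a plane spanned by a vector tangent to $N$ and a vector normal to $N$ has curvature $1$, because $TN$ is invariant under $J$. On $\{p\ne0\}$ put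
\[
\pi[p:\zeta]=[p:0]\in N,\qquad \varphi=\frac{|\zeta|^2}{|p|^2+|\zeta|^2}=\sin^2\rho,\qquad \tau=\sqrt\varphi=\sin\rho,\qquad \rho\in[0,\tfrac\pi2).
\]
Every such point is $q=[\cos\rho\,e:\sin\rho\,\hat\zeta]$ with $|e|=|\hat\zeta|=1$. The distance formula gives $\rho(q)=\operatorname{dist}(q,N)=\operatorname{dist}(q,\pi(q))$, and $t\mapsto[\cos t\,e:\sin t\,\hat\zeta]$ is the \emph{normal geodesic} from $\pi(q)$ to $q$. The function $\varphi$ is smooth, and $\rho$ and $\tau$ are $1$-Lipschitz.

\medskip\noindent\textbf{Fermi coordinates.} Let $e(x)=(\cos x,\sin x)$. Then $\gamma(x)=[e(x):0]$ is a unit-speed geodesic of $N$ through $P=\gamma(0)$. Assign the coordinates $(x,y)$ to the point $[Z:0]$ with $Z=\cos y\,e(x)+i\sin y\,e'(x)$. By \eqref{eq:geod} the curves $x=\text{const}$ are unit-speed geodesics orthogonal to $\gamma$; we call them \emph{transversals}. We have $|\partial_xZ|=|\partial_yZ|=1$, $\langle\partial_yZ,Z\rangle=0$, $\langle\partial_xZ,Z\rangle=-i\sin2y$ and $\operatorname{Re}\langle\partial_xZ,\partial_yZ\rangle=0$.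 Removing from $\partial_xZ$ its component along $Z$ gives
\begin{equation}\label{eq:fermi}
g_N=dy^2+\cos^2(2y)\,dx^2 .
\end{equation}
Thus $2x$ and $2y$ are longitude and latitude on a sphere of radius $\frac12$.

\medskip\noindent\textbf{Symmetries.} We use three isometries of $\mathbb{CP}^n$:
\[
\iota_0[p:\zeta]=[p:-\zeta],\qquad \iota_1[p:\zeta]=[\bar p:\bar\zeta],\qquad \iota_2[p_1:p_2:\zeta]=[p_1:-p_2:\zeta].
\]
They preserve $\varphi$, and $\pi\circ\iota_0=\pi$, $\pi\circ\iota_j=\iota_j\circ\pi$ for $j=1,2$. On $N$, $\iota_1$ is the reflection $(x,y)\mapsto(x,-y)$. The map $\iota_2$ sends $e(x)$ to $e(-x)$ and $e'(x)$ to $-e'(-x)$, so on $N$ it is $(x,y)\mapsto(-x,-y)$, the rotation by $\pi$ about $P$.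

\section{The idea in $\mathbb{CP}^2$: two curvatures}\label{sec:idea}

Let $n=2$, so that $\zeta\in\mathbb C$ and the fibers of $\pi$ are discs. Take a region $U\subset N$ around $P$, a positive function $r$ on $U$ that is even in $x$ and in $y$ and has its only maximum at $P$, and consider the tube of radius about $\varepsilon r$ over $U$. We ask what convexity demands of $r$, and what quasi-concavity of the eigenfunction would demand of $r$. The second step below is heuristic; of this section, only formula \eqref{eq:secondvar} is used later.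

\medskip\noindent\textbf{Convexity sees the curvature $1$.} Let $e,e^\perp$ be a unitary basis of $\mathbb C^2$ and $r_0>0$, $r_1$ real. The vectors $Z_0=(e,\varepsilon r_0)$ and $Z_1=(e^\perp,\varepsilon r_1)$ have a real Hermitian product, so Gram--Schmidt over $\mathbb R$ produces a Hermitian-orthonormal basis of their real span. By \eqref{eq:geod} the curve
\[
t\longmapsto[\cos t\,Z_0+\sin t\,Z_1]=[\cos t\,e+\sin t\,e^\perp:\varepsilon(r_0\cos t+r_1\sin t)]
\]
is therefore a reparametrized geodesic of $\mathbb{CP}^2$. It projects to a unit-speed geodesic of $N$, and along it $\tan\rho=\varepsilon(r_0\cos t+r_1\sin t)$ near $t=0$. So the height $\tan\rho$ solves $j''+j=0$, the Jacobi equation for curvature $1$. Let $r(t)$ be the restriction of $r$ to the projected geodesic, and choose $r_0=r(0)$, $r_1=r'(0)$. The curve is then tangent to the boundary of the tube $\{\tan\rho<\varepsilon r\}$, and by \eqref{eq:II} convexity forces $(r_0\cos t+r_1\sin t-r(t))''\ge0$ at $t=0$, that is, $r''+r\le0$. So we need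
\begin{equation}\label{eq:concavity}
\operatorname{Hess}r+r\,g_N\le0 .
\end{equation}
In particular a tube of constant radius is not convex. Proposition~\ref{prop:convex} shows that a uniformly strict form of \eqref{eq:concavity} is also sufficient for small $\varepsilon$. There we use $\sin\rho$ in place of $\tan\rho$, which changes the radius by a relative error $O(\varepsilon^2)$.

\medskip\noindent\textbf{The eigenfunction decays like a weighted distance.} Let $\mu^2$ be the first Dirichlet eigenvalue of the unit disc and $\eta$ the radial profile of its eigenfunction. The fiber of the tube over $z\in U$ is nearly a disc of radius $\varepsilon r(z)$, with first eigenvalue $\mu^2/(\varepsilon r)^2$. Try $u\approx e^{-w/\varepsilon}\eta(\tau/(\varepsilon r))$ with $w$ a function on $U$. The terms of order $\varepsilon^{-2}$ in $\Delta u+\lambda u=0$ give $|\nabla w|^2=\mu^2/r^2-\varepsilon^2\lambda$. The left side is nonnegative and vanishes where $w$ is minimal, so $\varepsilon^2\lambda\approx\mu^2/r(P)^2$ and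
\[
|\nabla w|^2=\mu^2V,\qquad V=\frac1{r^2}-\frac1{r(P)^2}.
\]
Consequently $w(z)-w(P)\le\mu\int\sqrt V\,|c'|\,dt$ for every curve $c$ from $P$ to $z$. If $u$ is quasi-concave, then by the symmetry $y\mapsto-y$ the function $w$ is minimal on each transversal at its midpoint $(x,0)$. So $\nabla w$ is tangent to $\gamma$ along $\gamma$, and $w(X,0)-w(P)=\mu\int_0^X\sqrt V\,dx$. Combining these facts, \emph{among curves from $P$ to the transversal $x=X$, the axis $\gamma$ must minimize the weighted length $\int\sqrt V\,|c'|\,dt$.}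

\medskip\noindent\textbf{The weighted length sees the curvature $4$.} Let $V\ge0$ be smooth near $\gamma([0,X])$, even in $y$, and positive on $\gamma((0,X])$. Let $h$ be continuous and piecewise linear on $[0,X]$, with $h=0$ on $[0,x_1]$ for some $x_1>0$ and $h(X)=1$. By \eqref{eq:fermi}, the curve $c_y(t)=(t,yh(t))$ from $P$ to $(X,y)$ has weighted length
\begin{equation}\label{eq:L}
L(y)=\int_0^X\sqrt{V(t,yh)}\,\sqrt{\cos^2(2yh)+y^2h'^2}\,dt .
\end{equation}
On $[0,x_1]$ the integrand does not depend on $y$; this avoids the zero of $V$ at $P$, where $\sqrt V$ need not be smooth. Near $\gamma([x_1,X])$ the function $V$ is bounded below by a positive constant, and $V_y=0$ on $\gamma$. So, uniformly in $t\in[x_1,X]$,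
\[
\sqrt{V(t,yh)}=\sqrt V+\frac{V_{yy}}{4\sqrt V}\,y^2h^2+O(|y|^3),\qquad \sqrt{\cos^2(2yh)+y^2h'^2}=1+\frac{y^2}2(h'^2-4h^2)+O(y^4),
\]
with $V$ and $V_{yy}$ evaluated at $(t,0)$. Multiplying and integrating,
\begin{equation}\label{eq:secondvar}
L(y)=L(0)+\tfrac12Qy^2+O(|y|^3),\qquad Q=\int_{x_1}^X\Big\{\Big[\frac{V_{yy}}{2\sqrt V}-4\sqrt V\Big]h^2+\sqrt V\,h'^2\Big\}\Big|_{y=0}\,dt .
\end{equation}
The term $-4\sqrt V$ comes from $\cos^2(2y)$: curves parallel to $\gamma$ are shorter than $\gamma$. The term $V_{yy}/(2\sqrt V)$ is the price of moving to where the tube is thinner.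

\medskip\noindent\textbf{The window.} Normalize $r(P)=1$ and suppose $r_{yy}=-ar$ along $\gamma$ for a constant $a$. Since $r_y=0$ there, $V_{yy}=-2r_{yy}/r^3=2a/r^2=2a(1+V)$, and the bracket in \eqref{eq:secondvar} equals
\[
\frac{a-(4-a)V}{\sqrt V}.
\]
If $a\ge4$ it is positive, and $Q>0$ for every $h$. If $a<4$ it behaves like $-(4-a)/r$ as $r\to0$. So if $r$ vanishes linearly at the end of the axis, then $Q\to-\infty$ as $X$ approaches that end, however short the axis is; this is why the domain can be small. On the other hand, \eqref{eq:concavity} along the transversals requires only $a\ge1$. Every $a$ with $1<a<4$ is compatible with strict convexity and incompatible with quasi-concavity. If the two curvatures were equal, the window would be empty. We take $a=2$.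

\section{The profile}\label{sec:profile}

We need a function on a small region of $N$ that satisfies \eqref{eq:concavity} strictly, has $a=2$ on the axis, and vanishes linearly at the ends of the axis. Let $0<\ell\le\frac1{10}$, and on the square $(-\ell,\ell)^2$ put
\[
A=1-\frac{x^2}{\ell^2},\qquad f=A(1-y^2)-\frac{y^4}{\ell^4},\qquad O=\{(x,y)\in(-\ell,\ell)^2:f>0\}.
\]
The factor $A$ is strongly concave in $x$ and has simple zeros at $x=\pm\ell$; the factor $1-y^2$ gives $f_{yy}=-2f$ on $\gamma$; the quartic term makes $f$ vanish before $|y|$ reaches $\ell$ without changing $f_{yy}$ on $\gamma$.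

The radius $r=f$ itself is not suitable. The boundary $\{\varphi=\varepsilon^2f^2\}$ is singular where $f=0$, since both $d\varphi$ and $d(f^2)$ vanish there. We therefore subtract a constant: for $0<\sigma<1$ put
\[
\psi=f^2-\sigma\ \text{ on }O,\qquad U=\{\psi>0\}=\{f>\sqrt\sigma\},\qquad r=\sqrt\psi\ \text{ on }U,\qquad V=\frac1\psi-\frac1{\psi(P)}\ \text{ on }U .
\]
All these functions are even in $x$ and in $y$.

\begin{lemma}\label{lem:elem}
Let $0<\sigma<1$.
\begin{enumerate}
\item[(a)] For $\theta\ge0$ the set $\{\psi\ge\theta\}$ is a compact subset of $O$.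
\item[(b)] If $(x,y)\in U$, then $\{x\}\times[-|y|,|y|]\subset U$, and $(x,y)$ is joined to $P$ by a path of length less than $2\ell$ along which $\psi$ is nondecreasing. In particular $U$ is connected.
\item[(c)] $d\psi\ne0$ on $\{\psi=0\}\supset\partial U$.
\item[(d)] $\psi\le\psi(P)=1-\sigma$, with strict inequality on $\gamma\cap O$ off $P$. Thus $V\ge0$ on $U$, and $V>0$ on $\gamma\cap U$ off $P$.
\end{enumerate}
\end{lemma}

\begin{proof}
If $f\ge\sqrt\sigma$ at a point of the closed square, then $A\ge\sqrt\sigma>0$ and $y^4/\ell^4\le A-\sqrt\sigma<1$, so the point lies in $O$. This gives (a). We have $f_y=-2Ay-4y^3/\ell^4$, so $f$ decreases strictly in $|y|$ on each transversal, and $f=A$ decreases strictly in $|x|$ on $\gamma$. For (b), go from $(x,y)$ to $(x,0)$ along the transversal and then to $P$ along $\gamma$; the length is $|x|+|y|$. The same monotonicity gives (d). For (c), $d\psi=2f\,df$ with $f=\sqrt\sigma$. If $y\ne0$ then $f_y\ne0$. If $y=0$ then $A=\sqrt\sigma<1$, so $x\ne0$ and $f_x=-2x/\ell^2\ne0$.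
\end{proof}

From now on $\operatorname{Hess}$, $\nabla$ and $|\cdot|$, applied to objects on $N$, refer to $g_N$.

\begin{lemma}\label{lem:concave}
The tensor $S=\operatorname{Hess}f+f\,g_N$ is negative definite on $O$. For each $\sigma\in(0,1)$ there is $c_0>0$ such that
\begin{align}
-\operatorname{Hess}\psi-2\psi\,g_N+\frac{d\psi^2}{2\psi}&\ge2c_0\,g_N\quad\text{on }U,\label{eq:c0a}\\
-\operatorname{Hess}\psi(v,v)&\ge2c_0|v|^2\quad\text{on }\{\psi=0\},\ \text{if }d\psi(v)=0.\label{eq:c0b}
\end{align}
\end{lemma}

The left side of \eqref{eq:c0a} equals $-2r(\operatorname{Hess}r+rg_N)$, because $\operatorname{Hess}\psi=2r\operatorname{Hess}r+2dr^2$ and $d\psi^2/(2\psi)=2dr^2$. So \eqref{eq:c0a} is the strict form of \eqref{eq:concavity}, uniform up to $\partial U$.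

\begin{proof}
On $O$ we have $0<f\le A\le1$, $y^4/\ell^4<1$ and $y^2\le\frac1{100}$. The nonzero Christoffel symbols of \eqref{eq:fermi} are $\Gamma^y_{xx}=\sin4y$ and $\Gamma^x_{xy}=-2\tan2y$. Using $f\le A$,
\[
S_{yy}=f_{yy}+f=-2A-\frac{12y^2}{\ell^4}+f\le-A-\frac{12y^2}{\ell^4}<0 .
\]
Using $y\sin4y\le4y^2$,
\begin{align*}
S_{xx}&=f_{xx}-\sin4y\,f_y+f\cos^22y=-\frac{2(1-y^2)}{\ell^2}+\sin4y\Big(2Ay+\frac{4y^3}{\ell^4}\Big)+f\cos^22y\\
&\le-\frac{1.98}{\ell^2}+8y^2+\frac{16y^4}{\ell^4}+1\le-\frac{1.98}{\ell^2}+18\le-\frac1{\ell^2},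
\end{align*}
where the last step uses $\ell\le\frac1{10}$. Finally, with $f_x=-2x(1-y^2)/\ell^2$,
\[
S_{xy}=f_{xy}+2\tan2y\,f_x=\frac{4x}{\ell^2}\big[y-(1-y^2)\tan2y\big].
\]
Here $\tan2y$ has the sign of $y$ and $|\tan2y|\le2|y|/\cos(0.2)\le3|y|$, so the bracket is at most $2|y|$ in absolute value, and $S_{xy}^2\le64y^2/\ell^2$. Since $A>0$ and $12/\ell^4\ge64$, we get $S_{xx}S_{yy}\ge\ell^{-2}(A+12y^2/\ell^4)>S_{xy}^2$. So $S<0$.

On the compact set $\{\psi\ge0\}$, where $f\ge\sqrt\sigma$, there is $c_0>0$ with $-2fS\ge2c_0g_N$. We have $\operatorname{Hess}\psi=2f\operatorname{Hess}f+2df^2$, and on $U$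
\[
\frac{d\psi^2}{2\psi}=\frac{2f^2\,df^2}{f^2-\sigma}\ge2df^2,\qquad -2\psi g_N\ge-2f^2g_N .
\]
So the left side of \eqref{eq:c0a} is at least $-2f\operatorname{Hess}f-2f^2g_N=-2fS$. If $d\psi(v)=0$, then $df(v)=0$ and $-\operatorname{Hess}\psi(v,v)=-2f\operatorname{Hess}f(v,v)\ge-2fS(v,v)$, which gives \eqref{eq:c0b}.
\end{proof}

Subtracting $\sigma$ replaces the simple zero of the radius by a square-root zero, for which $\int dx/r$ converges. So we first fix $X<\ell$ using the divergence at $\sigma=0$, and then take $\sigma$ small. For $X\in(\ell/2,\ell)$ let $h=0$ on $[0,\frac\ell4]$, let $h$ be linear from $0$ to $1$ on $[\frac\ell4,\frac\ell2]$, and let $h=1$ on $[\frac\ell2,X]$. If $A(X)>\sqrt\sigma$, then $\gamma([-X,X])\subset U$, the curve $c_y(t)=(t,yh(t))$, $0\le t\le X$, lies in $U$ for small $|y|$ (Figure~\ref{fig:U}), and its weighted length $L(y)$ is given by \eqref{eq:L}.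

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.95]
\draw plot[domain=0:180,samples=90] ({3.8*cos(\x)},{1.9*sqrt(abs(sin(\x)))});
\draw plot[domain=0:180,samples=90] ({3.8*cos(\x)},{-1.9*sqrt(abs(sin(\x)))});
\draw (-3.8,0) -- (3.8,0);
\draw[dashed] (3.4,-1.26) -- (3.4,1.26);
\draw[very thick] (0,0) -- (1,0) -- (2,0.6) -- (3.4,0.6);
\fill (0,0) circle (1.6pt) node[below] {$P$};
\fill (3.4,0) circle (1.6pt) node[below left] {$(X,0)$};
\fill (3.4,0.6) circle (1.6pt) node[above left] {$(X,y)$};
\node[below] at (1,0) {$\ell/4$};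
\node[below] at (2,0) {$\ell/2$};
\draw (2,-0.05) -- (2,0.05);
\node[above] at (1.3,0.35) {$c_y$};
\node[above] at (-2.2,0) {$\gamma$};
\node at (-2.2,1.1) {$U$};
\end{tikzpicture}
\caption{The region $U\subset\mathbb{CP}^1$ in Fermi coordinates $(x,y)$ along the geodesic $\gamma$ (schematic). The bold curve $c_y$ from $P$ to $(X,y)$ has smaller weighted length than the segment of $\gamma$ from $P$ to $(X,0)$. This forces quasi-concavity to fail on the dashed geodesic $x=X$ or earlier.}
\label{fig:U}
\end{figure}

\begin{lemma}\label{lem:Q}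
There are $X\in(\ell/2,\ell)$ and $\sigma\in(0,1)$ with $\sqrt\sigma<A(X)$ such that $L(y)<L(0)$ for all small $y\ne0$.
\end{lemma}

\begin{proof}
By Lemma~\ref{lem:elem}(d), formula \eqref{eq:secondvar} applies with $x_1=\ell/4$; write $Q=Q_\sigma(X)$. It suffices to make $Q_\sigma(X)<0$. On $\gamma$ we have $f=A$, $f_y=0$, $f_{yy}=-2A$, so $\psi=A^2-\sigma$, $\psi_y=0$, $\psi_{yy}=2ff_{yy}=-4A^2$ and $V_{yy}=-\psi_{yy}/\psi^2=4A^2/(A^2-\sigma)^2$. Fix $X$ and let $\sigma\to0$. Uniformly on $[\frac\ell4,X]$ we have $V\to V^0:=A^{-2}-1$, which has a positive lower bound there, and $V_{yy}\to4A^{-2}=4(1+V^0)$. Hence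
\[
Q_\sigma(X)\to Q_0(X)=\int_{\ell/4}^X\Big\{\frac{2-2V^0}{\sqrt{V^0}}\,h^2+\sqrt{V^0}\,h'^2\Big\}\,dt .
\]
On $[\frac\ell4,\frac\ell{\sqrt2}]$ the integrand is bounded and does not depend on $X$. On $[\frac\ell{\sqrt2},X]$ we have $h=1$, $h'=0$, $A\le\frac12$ and $V^0\ge3$, so $2-2V^0\le-\frac43V^0$ and
\[
\frac{2-2V^0}{\sqrt{V^0}}\le-\frac43\,\frac{\sqrt{1-A^2}}A\le-\frac43\cdot\frac{\sqrt3}2\cdot\frac1A\le-\frac1A\le-\frac\ell{2(\ell-t)},
\]
because $A(t)=(\ell-t)(\ell+t)/\ell^2\le2(\ell-t)/\ell$. Thus $Q_0(X)\to-\infty$ as $X\to\ell$. Choose $X$ with $Q_0(X)<0$, and then $\sigma$ small.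
\end{proof}

Given $\delta>0$, we fix once and for all $\ell\le\frac1{10}$ with $2\ell<\delta$, and $X,\sigma$ as in Lemma~\ref{lem:Q}. Below, $C$ denotes constants independent of $\varepsilon$, which may change from line to line.

\section{Convex tubes}\label{sec:tubes}

For $0<\varepsilon<1$ define $\Phi=\varphi-\varepsilon^2\psi\circ\pi$ on $\pi^{-1}(O)$ and
\[
\Omega_\varepsilon=\{q\in\pi^{-1}(O):\Phi(q)<0\}=\{q\in\pi^{-1}(U):\tau(q)<\varepsilon\,r(\pi(q))\}.
\]
By \eqref{eq:II} we need the Hessians of $\varphi$ and of functions pulled back from $N$, and we compute them along the geodesics \eqref{eq:geod}. Let $q=[Z]$ with $Z=(p_0,\zeta_0)$, $|Z|=1$, $|p_0|=\cos\rho>0$, and let $W=(p_1,\zeta_1)$ be a unit tangent vector at $q$. Decompose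
\[
p_1=\alpha p_0+|p_0|\,v,\qquad\alpha\in\mathbb C,\quad\langle v,p_0\rangle=0,
\]
and regard $v$ as a tangent vector of $N$ at $z=\pi(q)$, represented by the unit vector $e=p_0/|p_0|$.

\begin{lemma}\label{lem:hess}
With this notation,
\begin{gather}
\langle\zeta_1,\zeta_0\rangle=-\alpha\cos^2\rho,\qquad|\zeta_1|^2+\cos^2\!\rho\,(|\alpha|^2+|v|^2)=1,\label{eq:constraint}\\
d\varphi(W)=-2\cos^2\!\rho\,\operatorname{Re}\alpha,\qquad\operatorname{Hess}\varphi(W,W)=2(|\zeta_1|^2-\sin^2\rho),\label{eq:hessphi}
\end{gather}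
and for every smooth function $F$ near $z$ in $N$,
\begin{equation}\label{eq:hessF}
d(F\circ\pi)(W)=dF(v),\qquad\operatorname{Hess}(F\circ\pi)(W,W)=\operatorname{Hess}F(v,v)-2\,dF(\alpha v).
\end{equation}
In particular $d\pi(W)=v$ and $|d\pi|\le1/\cos\rho$.
\end{lemma}

\begin{proof}
The relations \eqref{eq:constraint} express $\langle W,Z\rangle=0$ and $|W|=1$. Along the geodesic \eqref{eq:geod},
\[
\varphi=|\cos t\,\zeta_0+\sin t\,\zeta_1|^2=\cos^2t\,\sin^2\rho+\sin2t\,\operatorname{Re}\langle\zeta_1,\zeta_0\rangle+\sin^2t\,|\zeta_1|^2,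
\]
and differentiating at $t=0$ gives \eqref{eq:hessphi}. The projection of the geodesic is the class of $(\cos t+\alpha\sin t)p_0+\sin t\,|p_0|v$, that is, of $e+\kappa(t)v$ with
\[
\kappa(t)=\frac{\sin t}{\cos t+\alpha\sin t}=t-\alpha t^2+O(t^3).
\]
By \eqref{eq:geod}, $\exp_z(\xi)$ is the class of $e+\frac{\tan|\xi|}{|\xi|}\xi=e+\xi+O(|\xi|^3)$. So the projection is $\exp_z(tv-t^2\alpha v+O(t^3))$. Insert this into $F(\exp_z\xi)=F(z)+dF(\xi)+\frac12\operatorname{Hess}F(\xi,\xi)+O(|\xi|^3)$ to get \eqref{eq:hessF}.
\end{proof}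

An orthonormal basis adapted to $\pi$ shows what $\alpha$ and $v$ measure. Write $Z=(\cos\rho\,e,\sin\rho\,\hat\zeta)$ with $|\hat\zeta|=1$ (any unit vector if $\rho=0$), and let $e^\perp\in\mathbb C^2$ be a unit vector with $\langle e^\perp,e\rangle=0$. The basis consists of
\begin{itemize}
\item[(i)] the radial vector $W_0=(-\sin\rho\,e,\cos\rho\,\hat\zeta)$ and $iW_0$, with $\alpha=-\tan\rho$ and $\alpha=-i\tan\rho$ respectively, $v=0$, $|\zeta_1|^2=\cos^2\rho$;
\item[(ii)] $(e^\perp,0)$ and $(ie^\perp,0)$, with $\alpha=0$, $v=e^\perp/\cos\rho$ and $v=ie^\perp/\cos\rho$, $\zeta_1=0$;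
\item[(iii)] $2n-4$ vectors $(0,\zeta_1)$ with $\langle\zeta_1,\hat\zeta\rangle=0$, for which $\alpha=0$, $v=0$, $|\zeta_1|=1$.
\end{itemize}
So $\operatorname{Re}\alpha$ measures the radial component of $W$, and $\operatorname{Im}\alpha$ the component along the rotation $\zeta\mapsto e^{i\theta}\zeta$ of the fiber.

\begin{proposition}\label{prop:convex}
For small $\varepsilon$, $\Omega_\varepsilon$ is a smooth connected domain with $\mathrm{II}_{\partial\Omega_\varepsilon}>0$. It is invariant under $\iota_0,\iota_1,\iota_2$ and contained in the ball of radius $2\ell+\arcsin\varepsilon$ about $P$.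
\end{proposition}

\begin{proof}
The invariance holds because $\psi$ is even in $x$ and $y$. Since $\psi\le1$, we have $\operatorname{dist}(q,\pi(q))=\rho(q)\le\arcsin\varepsilon$ on $\Omega_\varepsilon$, and $\operatorname{dist}(\pi(q),P)<2\ell$ by Lemma~\ref{lem:elem}(b). Normal geodesics join each point of $\Omega_\varepsilon$ to $U$ inside $\Omega_\varepsilon$, and $U$ is connected, so $\Omega_\varepsilon$ is connected.

The set $\{\Phi\le0\}$ consists of the points $q$ of the compact set $\{\varphi\le\varepsilon^2\}$, on which $\pi$ is continuous, such that $\pi(q)$ lies in the compact set $\{\psi\ge0\}$ and $\varphi(q)\le\varepsilon^2\psi(\pi(q))$. So it is a compact subset of $\pi^{-1}(O)$, and $\partial\Omega_\varepsilon\subset\{\Phi=0\}$. On $\{\Phi=0\}$ we have $d\Phi\ne0$. Indeed, if $\rho>0$ then $d\Phi(W_0)=2\sin\rho\cos\rho\ne0$; if $\rho=0$ then $d\varphi=0$, $\psi(z)=0$, and $d\psi\ne0$ by Lemma~\ref{lem:elem}(c), which is where $\sigma>0$ is needed. Hence $\Omega_\varepsilon$ is a smooth domain with boundary $\{\Phi=0\}$.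 By \eqref{eq:II} it remains to show $\operatorname{Hess}\Phi(W,W)>0$ for unit vectors $W$ with $d\Phi(W)=0$ at points where $\Phi=0$.

\emph{Points with $\rho=0$.} Here $\zeta_0=0$, so \eqref{eq:constraint} gives $\alpha=0$ and $|\zeta_1|^2+|v|^2=1$, and tangency means $d\psi(v)=0$. By Lemma~\ref{lem:hess} and \eqref{eq:c0b},
\[
\operatorname{Hess}\Phi(W,W)=2|\zeta_1|^2-\varepsilon^2\operatorname{Hess}\psi(v,v)\ge2|\zeta_1|^2+2c_0\varepsilon^2|v|^2>0 .
\]

\emph{Points with $\rho>0$.} Here $\varphi=\varepsilon^2\psi(z)\in(0,\varepsilon^2]$, so $z\in U$. Put $m=\cos^2\rho=1-\varepsilon^2\psi$, and let $\varepsilon$ be so small that $m^3\ge\frac12$. Tangency means $\operatorname{Re}\alpha=-\varepsilon^2d\psi(v)/(2m)$. Multiplying the second relation in \eqref{eq:constraint} by $\varphi$ gives $|\zeta_1|^2-\varphi=m|\zeta_1|^2-\varphi m(|\alpha|^2+|v|^2)$, so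
\begin{equation}\label{eq:hessPhi}
\begin{aligned}
\operatorname{Hess}\Phi(W,W)={}&2m|\zeta_1|^2-2\varphi m(|\alpha|^2+|v|^2)-\varepsilon^2\operatorname{Hess}\psi(v,v)\\
&+2\varepsilon^2\operatorname{Re}\alpha\;d\psi(v)+2\varepsilon^2\operatorname{Im}\alpha\;d\psi(Jv).
\end{aligned}
\end{equation}
In the directions of $N$ the expression is only of order $\varepsilon^2$, so every term of that order counts, and the cross term in $\operatorname{Im}\alpha$ has no sign. The positive term $2m|\zeta_1|^2$ handles both difficulties: it supplies the missing term $d\psi^2/(2\psi)$ of \eqref{eq:c0a}, and it is large in the direction of $\operatorname{Im}\alpha$, in which the thin fiber is strongly curved. The Cauchy--Schwarz inequality in \eqref{eq:constraint} gives $|\zeta_1|^2\ge m^2|\alpha|^2/\varphi$. Let $C_1=\max_{\{\psi\ge0\}}|d\psi|^2$. Then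
\[
2m|\zeta_1|^2\ge m\,\varepsilon^2\frac{d\psi(v)^2}{2\psi}+\frac{2m^3}{\varphi}(\operatorname{Im}\alpha)^2\ge\varepsilon^2\frac{d\psi(v)^2}{2\psi}-\frac{C_1}2\varepsilon^4|v|^2+\frac{(\operatorname{Im}\alpha)^2}{\varepsilon^2},
\]
where we used $m=1-\varepsilon^2\psi$. The remaining terms satisfy
\begin{align*}
-2\varphi m|v|^2&\ge-2\varepsilon^2\psi|v|^2, & -2\varphi m(\operatorname{Re}\alpha)^2&=-\frac{\varphi\,\varepsilon^4d\psi(v)^2}{2m}\ge-C_1\varepsilon^6|v|^2,\\
-2\varphi m(\operatorname{Im}\alpha)^2&\ge-2\varepsilon^2(\operatorname{Im}\alpha)^2, & 2\varepsilon^2\operatorname{Re}\alpha\;d\psi(v)&=-\frac{\varepsilon^4d\psi(v)^2}{m}\ge-2C_1\varepsilon^4|v|^2,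
\end{align*}
and $2\varepsilon^2\operatorname{Im}\alpha\;d\psi(Jv)\ge-\frac{(\operatorname{Im}\alpha)^2}{2\varepsilon^2}-2C_1\varepsilon^6|v|^2$. Adding up and using \eqref{eq:c0a},
\[
\operatorname{Hess}\Phi(W,W)\ge\varepsilon^2(2c_0-6C_1\varepsilon^2)|v|^2+\Big(\frac1{2\varepsilon^2}-2\varepsilon^2\Big)(\operatorname{Im}\alpha)^2 .
\]
For small $\varepsilon$ this is positive unless $v=0$ and $\operatorname{Im}\alpha=0$. In that case $\alpha=0$ by tangency, $|\zeta_1|=1$, and \eqref{eq:hessPhi} equals $2m>0$.
\end{proof}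

\section{The limit of $-\varepsilon\log u$}\label{sec:limit}

Let $u_\varepsilon>0$ be the first eigenfunction of $\Omega_\varepsilon$ and $\lambda_\varepsilon$ its eigenvalue. Theorem~\ref{thm:main} will follow from Proposition~\ref{prop:convex} and the next statement.

\begin{proposition}\label{prop:notqc}
There is $\varepsilon_0>0$ such that $u_\varepsilon$ is not quasi-concave for any $\varepsilon\in(0,\varepsilon_0)$.
\end{proposition}

The proof occupies this section and the next. We must replace the heuristic ansatz of Section~\ref{sec:idea} by estimates: a gradient bound gives a Lipschitz limit $w$, and comparison with explicit barriers gives the equation for $w$ in a weak form. We drop the index $\varepsilon$ on $u$ and $\lambda$ where no confusion arises. For each $j$, $u\circ\iota_j$ is a positive first eigenfunction with the same $L^2$ norm as $u$, so $u\circ\iota_j=u$ by simplicity.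

\subsection{The gradient estimate}

For a compact set $K\subset U$ and $0<\kappa\le1$ let
\[
\Omega_\varepsilon(K,\kappa)=\{q\in\pi^{-1}(K):\tau(q)\le\varepsilon(r(\pi(q))-\kappa)\},
\]
the part of the tube over $K$ at distance comparable to $\varepsilon$ from the boundary.

\begin{lemma}\label{lem:grad}
For small $\varepsilon$ we have $\varepsilon^2\lambda_\varepsilon\le C$. For $K,\kappa$ as above there is $C=C(K,\kappa)$ such that $|\nabla\log u_\varepsilon|\le C/\varepsilon$ on $\Omega_\varepsilon(K,\kappa)$ for small $\varepsilon$.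
\end{lemma}

\begin{proof}
We first show that $B(q,\kappa\varepsilon/2)\subset\Omega_\varepsilon$ for $q\in\Omega_\varepsilon(K,\kappa)$ and small $\varepsilon$. Let $K'\subset U$ be a compact neighborhood of $K$ and $M=\max_{K'}|dr|$. Let $q'\in B(q,\kappa\varepsilon/2)$. On the minimizing geodesic from $q$ to $q'$ we have $\tau\le2\varepsilon$, hence $|d\pi|\le2$. Its projection has length at most $\kappa\varepsilon$ and stays in $K'$ for small $\varepsilon$. So
\[
\tau(q')<\tau(q)+\tfrac{\kappa\varepsilon}2\le\varepsilon\big(r(\pi(q))-\tfrac\kappa2\big)\le\varepsilon\big(r(\pi(q'))+M\kappa\varepsilon-\tfrac\kappa2\big)\le\varepsilon\,r(\pi(q'))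
\]
as soon as $M\varepsilon\le\frac12$.

Take $K=\{P\}$, $\kappa=r(P)$, $a=r(P)\varepsilon/2$. The test function $(a-\operatorname{dist}(\cdot,P))^+$ gives $\lambda\le 4a^{-2}\operatorname{vol}B(P,a)/\operatorname{vol}B(P,a/2)\le C\varepsilon^{-2}$, since the ratio of volumes tends to $2^{2n}$.

For the gradient we recall two interior estimates on balls $B_R\subset\mathbb R^{2n}$ centered at $0$. \emph{Harnack inequality} \cite[Thm.~8.20]{GT}: if $\hat u\ge0$ solves $\partial_i(a^{ij}\partial_j\hat u)+a^0\hat u=0$ in $B_{4R}$, then $\sup_{B_R}\hat u\le C\inf_{B_R}\hat u$, where $C$ depends only on $n$, $R$, the ellipticity constant and bounds for the coefficients. \emph{Schauder estimate} \cite[Thm.~6.2]{GT}: if $\hat u$ is smooth and solves $a^{ij}\partial_{ij}\hat u+a^i\partial_i\hat u+a^0\hat u=0$ in $B_R$, then $|D\hat u(0)|\le C\sup_{B_R}|\hat u|$, where $C$ depends only on $n$, $R$, the ellipticity constant and H\"older bounds for the coefficients. Neither needs a sign condition on $a^0$.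

Transport normal coordinates at $P$ to $q$ by an isometry, so that the coefficients $g_{ij}$ do not depend on $q$. With $4R=\kappa/2$, the function $\hat u(\xi)=u(\exp_q\varepsilon\xi)$ is positive on $B_{4R}$ and solves
\[
\partial_i\big((\sqrt{\det g}\,g^{ij})(\varepsilon\xi)\,\partial_j\hat u\big)+\varepsilon^2\lambda\sqrt{\det g}(\varepsilon\xi)\,\hat u=0 .
\]
As $\varepsilon\to0$ the functions $g_{ij}(\varepsilon\xi)$ converge smoothly to $\delta_{ij}$, and $\varepsilon^2\lambda\le C$. So both estimates hold with constants independent of $q$ and $\varepsilon$, and $\varepsilon|\nabla u|(q)=|D\hat u(0)|\le C\sup_{B_R}\hat u\le C\hat u(0)=Cu(q)$.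
\end{proof}

\subsection{The contradiction hypothesis and the limit}

Suppose that Proposition~\ref{prop:notqc} fails: $u_\varepsilon$ is quasi-concave for a sequence $\varepsilon=\varepsilon_j\to0$. From now on $\varepsilon$ belongs to this sequence or to a subsequence. A first consequence is that $u$ is largest at the center of each fiber:
\begin{equation}\label{eq:Q1}
u(q)\le u(\pi(q))\qquad\text{for }q\in\Omega_\varepsilon .
\end{equation}
Indeed, for $q=[\cos\rho\,e:\sin\rho\,\hat\zeta]$ the geodesic $t\mapsto[\cos t\,e:\sin t\,\hat\zeta]$, $|t|\le\rho$, lies in the fiber of $q$ and has $\tau=|\sin t|\le\tau(q)$, so it stays in $\Omega_\varepsilon$. It joins $\iota_0q$ to $q$ through $\pi(q)$, and $u(\iota_0q)=u(q)$.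

On $U\subset N$ put $w_\varepsilon=-\varepsilon\log\big(u_\varepsilon/u_\varepsilon(P)\big)$, so that $w_\varepsilon(P)=0$. For $0<\theta<1-\sigma$ apply Lemma~\ref{lem:grad} with $K=\{\psi\ge\theta\}$ and $\kappa=\sqrt\theta$; then $K\subset\Omega_\varepsilon(K,\kappa)$, and $|\nabla w_\varepsilon|\le C(\theta)$ on $K$ for small $\varepsilon$. The paths of Lemma~\ref{lem:elem}(b) stay in $K$, so $|w_\varepsilon|\le2\ell\,C(\theta)$ on $K$. Every point of $U$ has a small geodesic ball around it inside some such $K$, on which the $w_\varepsilon$ are uniformly Lipschitz. By the Arzel\`a--Ascoli theorem and a diagonal argument with $\theta\downarrow0$, after passing to a subsequence,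
\[
w_\varepsilon\to w\ \text{ locally uniformly on }U,\qquad\varepsilon^2\lambda_\varepsilon\to\Lambda\ge0,
\]
with $w$ locally Lipschitz and invariant under $\iota_1,\iota_2$. Geodesics of $N$ in $U$ are geodesics of $\mathbb{CP}^n$ in $\Omega_\varepsilon$, so quasi-concavity of $u_\varepsilon$ passes to the limit as
\begin{equation}\label{eq:qconvex}
w(c(t))\le\max\{w(c(0)),w(c(1))\}\qquad\text{for geodesic segments }c:[0,1]\to U .
\end{equation}
We do not yet know $\Lambda$, so we put $V_0=\mu^2/\psi-\Lambda$ on $U$, with $\mu$ as defined next.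

\subsection{Barriers}

The ansatz of Section~\ref{sec:idea} has a variable radius $r$ inside $\eta$, which produces error terms that are not small relative to $\eta$ near its zero. We freeze the radius at a constant $R$; the resulting functions have an exact Laplacian and serve as barriers over small balls of $U$.

Let $E(t)=\sum_{k\ge0}\frac{(n-2)!\,(-1)^k}{k!\,(k+n-2)!}\big(\frac t2\big)^{2k}$. This is an entire function of $t^2$, and comparing coefficients shows $E''+\frac{2n-3}tE'=-E$. It has a positive zero. Otherwise $j=t^{n-3/2}E>0$, which solves $j''=-\big(1-\frac{(2n-3)(2n-5)}{4t^2}\big)j$, would satisfy $j''\le-j/4$ on some $[T,\infty)$; being positive and concave it would be nondecreasing, so $j''\le-j(T)/4$, which is impossible for a positive function. Let $\mu>0$ be the first zero and $\eta(t)=E(\mu t)$. Then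
\[
\eta''+\frac{2n-3}t\eta'=-\mu^2\eta,\qquad\eta(0)=1,\qquad\eta(1)=0,\qquad\eta>0\ \text{on }[0,1),
\]
so $\eta$ is the radial profile of the first Dirichlet eigenfunction of the unit ball of $\mathbb R^{2n-2}$. From $(t^{2n-3}\eta')'=-\mu^2t^{2n-3}\eta\le0$ we get $\eta'\le0$, hence $\eta\le1$, on $[0,1]$.

\begin{lemma}\label{lem:barrier}
Let $\Theta$ be smooth on an open set $O'\subset N$ and let $R>0$. The function $b=e^{-\Theta\circ\pi/\varepsilon}\,\eta(t)$ with $t=\tau/(\varepsilon R)$ is smooth on $\pi^{-1}(O')$, and where $t<1$,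
\begin{equation}\label{eq:barrier}
\frac{\varepsilon^2\Delta b}b=-\frac{\mu^2}{R^2}(1-\tau^2)-4\varepsilon^2\,\frac{t\eta'(t)}{\eta(t)}+\frac{|\nabla\Theta|^2-\varepsilon\Delta_N\Theta}{1-\tau^2},
\end{equation}
where the middle term is nonnegative.
\end{lemma}

\begin{proof}
Smoothness holds because $\eta$ is a smooth function of $t^2=\varphi/(\varepsilon R)^2$. Evaluate Lemma~\ref{lem:hess} on the basis (i)--(iii) of Section~\ref{sec:tubes}. Only the vectors (ii) see $F\circ\pi$, and only $W_0$ has $d\varphi\ne0$. So
\[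
\Delta(F\circ\pi)=\frac{\Delta_NF}{1-\tau^2},\qquad g(\nabla\varphi,\nabla(F\circ\pi))=0,\qquad|\nabla\varphi|^2=4\varphi(1-\varphi),
\]
\[
\Delta\varphi=4(\cos^2\rho-\sin^2\rho)-4\sin^2\rho+(4n-8)\cos^2\rho=(4n-4)(1-\varphi)-8\varphi .
\]
Where $\tau>0$ this gives $|\nabla\tau|^2=1-\tau^2$ and
\[
\Delta\tau=\frac{\Delta\varphi}{2\tau}-\frac{|\nabla\varphi|^2}{4\tau^3}=(2n-3)\frac{1-\tau^2}\tau-4\tau .
\]
For $\beta=\eta(\tau/(\varepsilon R))$, viewed as a function of $\tau$,
\[
\Delta\beta=(1-\tau^2)\Big(\beta_{\tau\tau}+\frac{2n-3}\tau\beta_\tau\Big)-4\tau\beta_\tau=-\frac{\mu^2}{\varepsilon^2R^2}(1-\tau^2)\beta-4t\eta'(t).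
\]
For $F=e^{-\Theta/\varepsilon}$ we have $\varepsilon^2\Delta_NF=(|\nabla\Theta|^2-\varepsilon\Delta_N\Theta)F$. Since $\nabla\beta$ is orthogonal to $\nabla(F\circ\pi)$, we get $\Delta b=(F\circ\pi)\Delta\beta+\beta\,\Delta(F\circ\pi)$, which is \eqref{eq:barrier} for $\tau>0$. Both sides are continuous at $\tau=0$.
\end{proof}

The next lemma is the weak form of the equation $|\nabla w|^2=V_0$: the difference $w-\Theta$ has no strict local minimum where $|\nabla\Theta|^2<V_0$ and no strict local maximum where $|\nabla\Theta|^2>V_0$.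

\begin{lemma}\label{lem:comparison}
Let $B=B_s(z_0)$ be a small geodesic ball of $N$ with $\bar B\subset U$, and let $\Theta$ be smooth near $\bar B$.
\begin{enumerate}
\item[(a)] If $\max_{\bar B}|\nabla\Theta|^2<\min_{\bar B}V_0$, then $(w-\Theta)(z_0)\ge\min_{\partial B}(w-\Theta)$.
\item[(b)] If $\min_{\bar B}|\nabla\Theta|^2>\max_{\bar B}V_0$, then $(w-\Theta)(z_0)\le\max_{\partial B}(w-\Theta)$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) We bound $u$ from above by a barrier on a slightly wider tube. Since $\min_{\bar B}V_0=\mu^2/\max_{\bar B}r^2-\Lambda$, we can choose $R>\max_{\bar B}r$ and $\kappa>0$ with $\max_{\bar B}|\nabla\Theta|^2-\mu^2/R^2+\Lambda\le-2\kappa$. On the compact set $D=\overline{\Omega_\varepsilon}\cap\pi^{-1}(\bar B)$ we have $\tau\le\varepsilon$ and $t\le t_0:=\max_{\bar B}r/R<1$, so $\eta(t)\ge\eta(t_0)>0$ and $|t\eta'/\eta|\le C$. By \eqref{eq:barrier},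
\[
\frac{\varepsilon^2(\Delta b+\lambda b)}b\le-\frac{\mu^2}{R^2}(1-\varepsilon^2)+C\varepsilon^2+\frac{\max_{\bar B}|\nabla\Theta|^2+C\varepsilon}{1-\varepsilon^2}+\varepsilon^2\lambda<-\kappa
\]
for small $\varepsilon$. The function $G=u/b$ is continuous on $D$, vanishes on $D\cap\partial\Omega_\varepsilon$, and $G(z_0)>0$. So its maximum is attained at some $q\in\Omega_\varepsilon$. If $\pi(q)\in B$, then $\nabla G=0$ and $\Delta G\le0$ at $q$, and
\[
0=\Delta u+\lambda u=b\Delta G+2g(\nabla b,\nabla G)+G(\Delta b+\lambda b)<0,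
\]
which is impossible. So $z=\pi(q)\in\partial B$. The point $q$ may be too close to $\partial\Omega_\varepsilon$ for Lemma~\ref{lem:grad} to apply; instead \eqref{eq:Q1} gives
\[
u(z_0)e^{\Theta(z_0)/\varepsilon}=G(z_0)\le G(q)\le u(z)e^{\Theta(z)/\varepsilon}/\eta(t_0).
\]
Dividing by $u(P)$ and taking $\varepsilon\log$, we obtain $(\Theta-w_\varepsilon)(z_0)\le\max_{\partial B}(\Theta-w_\varepsilon)-\varepsilon\log\eta(t_0)$. Let $\varepsilon\to0$.

(b) We bound $u$ from below by a barrier on a slightly narrower tube. Choose $0<R<\min_{\bar B}r$ and $\kappa>0$ with $\min_{\bar B}|\nabla\Theta|^2-\mu^2/R^2+\Lambda\ge2\kappa$. The set $D'=\{q\in\pi^{-1}(\bar B):\tau\le\varepsilon R\}$ is a compact subset of $\Omega_\varepsilon$. Where $\tau<\varepsilon R$, dropping the middle term of \eqref{eq:barrier} gives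
\[
\frac{\varepsilon^2(\Delta b+\lambda b)}b\ge-\frac{\mu^2}{R^2}+\min_{\bar B}|\nabla\Theta|^2-C\varepsilon+\varepsilon^2\lambda>0
\]
for small $\varepsilon$. The function $G=b/u$ is continuous on $D'$, vanishes where $\tau=\varepsilon R$, and $G(z_0)>0$. So its maximum is attained at some $q$ with $\tau(q)<\varepsilon R$. If $\pi(q)\in B$, then at $q$
\[
0<\Delta b+\lambda b=u\Delta G+2g(\nabla u,\nabla G)+G(\Delta u+\lambda u)=u\Delta G\le0,
\]
which is impossible. So $z=\pi(q)\in\partial B$. The normal geodesic from $z$ to $q$ has length $\arcsin\tau(q)\le2\varepsilon R$ and lies in $\Omega_\varepsilon(\bar B,\kappa')$ with $\kappa'=\min_{\bar B}r-R$. Integrating Lemma~\ref{lem:grad} along it gives $u(q)\ge u(z)/C$. Since $\eta\le1$,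
\[
e^{-\Theta(z_0)/\varepsilon}/u(z_0)=G(z_0)\le G(q)\le Ce^{-\Theta(z)/\varepsilon}/u(z).
\]
Multiplying by $u(P)$ and taking $\varepsilon\log$, we obtain $(w_\varepsilon-\Theta)(z_0)\le\max_{\partial B}(w_\varepsilon-\Theta)+\varepsilon\log C$. Let $\varepsilon\to0$.
\end{proof}

\section{Weighted length and the contradiction}\label{sec:end}

The function $w$ is only Lipschitz, so the argument of Section~\ref{sec:idea} cannot be read off from a pointwise equation. It needs two inequalities: $w$ grows at most at the rate $\sqrt{V_0}$ along every curve, and from every point it decreases at almost that rate in some direction. They come from parts (b) and (a) of Lemma~\ref{lem:comparison}.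

\begin{lemma}\label{lem:eikonal}
\begin{enumerate}
\item[(i)] $V_0\ge0$ on $U$, and $w(c(1))-w(c(0))\le\int_0^1\sqrt{V_0(c)}\,|c'|\,dt$ for every piecewise $C^1$ curve $c:[0,1]\to U$.
\item[(ii)] If $0<k<\sqrt{V_0(z_0)}$, then for all small $s>0$ there is $z\in\partial B_s(z_0)$ with $w(z)\le w(z_0)-ks$.
\item[(iii)] $\Lambda=\mu^2/\psi(P)$, that is, $V_0=\mu^2V$.
\end{enumerate}
\end{lemma}

\begin{proof}
(i) Let $w$ be differentiable at $z_0$ with gradient $\xi$, and suppose $|\xi|^2>V_0(z_0)$. Choose $\kappa>0$ with $\big((|\xi|-3\kappa)^+\big)^2>V_0(z_0)$; if $V_0(z_0)<0$, any $\kappa$ works. For small $s$ define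
\[
\Theta(\exp_{z_0}v)=w(z_0)+g_N(\xi,v)+\frac\kappa s|v|^2 .
\]
In normal coordinates its Euclidean gradient $\xi+2\kappa v/s$ has length at least $|\xi|-2\kappa$ on $|v|\le s$, and the metric is Euclidean up to $O(s^2)$. So for small $s$ we have $|\nabla\Theta|\ge(|\xi|-3\kappa)^+$ on $\bar B_s(z_0)$, and by continuity of $V_0$ the hypothesis of Lemma~\ref{lem:comparison}(b) holds. But on $\partial B_s(z_0)$ we have $w-\Theta=o(s)-\kappa s<0=(w-\Theta)(z_0)$, a contradiction. Hence $|\nabla w|^2\le V_0$ wherever $w$ is differentiable. By Rademacher's theorem a locally Lipschitz function is differentiable almost everywhere, so $V_0\ge0$ on a dense set, and everywhere by continuity.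

A given curve $c$ may run inside the null set where $w$ is not differentiable, so we translate it in the coordinates $(x,y)$, which cover $U$. Let $\mathcal N\subset U$ be a Borel null set outside of which $w$ is differentiable. For small $\omega\in\mathbb R^2$ the curves $c+\omega$ lie in a fixed compact subset of $U$. The set of $(t,\omega)$ with $c(t)+\omega\in\mathcal N$ is Borel, and for each $t$ its slice is null. By Fubini's theorem, for almost every $\omega$ we have $c(t)+\omega\notin\mathcal N$ for almost every $t$. For such $\omega$ the Lipschitz function $t\mapsto w(c(t)+\omega)$ has, at almost every $t$, the derivative $dw(c'(t))\le\sqrt{V_0(c(t)+\omega)}\,|c'(t)|_{c(t)+\omega}$, where the norm is that of $g_N$ at $c(t)+\omega$. Integrate and let $\omega\to0$ through such values.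

(ii) Let $s$ be so small that $k^2<\min_{\bar B_s(z_0)}V_0$. For $\theta>0$ the function $\Theta=-k\sqrt{\operatorname{dist}(\cdot,z_0)^2+\theta^2}$ is smooth near $\bar B_s(z_0)$ and $|\nabla\Theta|\le k$. Lemma~\ref{lem:comparison}(a) gives $w(z_0)+k\theta\ge\min_{\partial B_s(z_0)}w+k\sqrt{s^2+\theta^2}$. Let $\theta\to0$.

(iii) For $z$ near $P$, the geodesic segment from $z$ to $\iota_2z$ through $P$ lies in $U$, and $w(\iota_2z)=w(z)$. So \eqref{eq:qconvex} gives $w(P)\le w(z)$, and (ii) rules out $V_0(P)>0$. By (i), $V_0(P)=0$.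
\end{proof}

\begin{proof}[Proof of Proposition~\ref{prop:notqc}]
Let $\bar w(x)=w(x,0)$ for $|x|\le X$, a Lipschitz function. We use \eqref{eq:qconvex} twice more. Along $\gamma|_{[-x_2,x_2]}$, where $\bar w(-x_2)=\bar w(x_2)$ by the symmetry $\iota_2$, it gives $\bar w(x_1)\le\bar w(x_2)$ for $0\le x_1\le x_2\le X$; so $\bar w$ is nondecreasing on $[0,X]$. Along the transversal segment $\{x\}\times[-|y|,|y|]$, which lies in $U$ by Lemma~\ref{lem:elem}(b), it gives by the symmetry $\iota_1$
\begin{equation}\label{eq:transversal}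
w(x,0)\le w(x,y)\qquad\text{for all }(x,y)\in U .
\end{equation}

We claim that
\begin{equation}\label{eq:axis}
w(X,0)\ge w(P)+\mu\int_0^X\sqrt{V(x,0)}\,dx=w(P)+\mu L(0).
\end{equation}
(Lemma~\ref{lem:eikonal}(i) gives the reverse inequality, so equality holds.) The point is that \eqref{eq:transversal} moves the descent given by Lemma~\ref{lem:eikonal}(ii) onto the axis. Let $\bar w$ be differentiable at $x\in(0,X)$, and let $0<k<\mu\sqrt{V(x,0)}$. For small $s$, parts (ii) and (iii) of Lemma~\ref{lem:eikonal} give a point $(x',y')$ at distance $s$ from $(x,0)$ with $w(x',y')\le\bar w(x)-ks$. The minimizing geodesic from $(x,0)$ to $(x',y')$ stays in $|y|\le s$, so \eqref{eq:fermi} gives $|x-x'|\le s/\cos2s$; in particular $x'\in(0,X)$ for small $s$. By \eqref{eq:transversal}, $\bar w(x')\le\bar w(x)-ks<\bar w(x)$, so $x'<x$ by monotonicity, and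
\[
\frac{\bar w(x)-\bar w(x')}{x-x'}\ge k\cos2s .
\]
As $s\to0$ we have $x'\to x$, so $\bar w'(x)\ge k$. Hence $\bar w'\ge\mu\sqrt{V(\cdot,0)}$ almost everywhere on $(0,X)$, and integration gives \eqref{eq:axis}.

Now apply Lemma~\ref{lem:eikonal}(i),(iii) to the curve $c_y$ from $P$ to $(X,y)$. By Lemma~\ref{lem:Q} and \eqref{eq:axis}, for small $y\ne0$,
\[
w(X,y)\le w(P)+\mu L(y)<w(P)+\mu L(0)\le w(X,0).
\]
This contradicts \eqref{eq:transversal}. So there is no sequence $\varepsilon_j\to0$ along which $u_{\varepsilon_j}$ is quasi-concave.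
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
Since $2\ell<\delta$, we can choose $\varepsilon<\varepsilon_0$ so small that Proposition~\ref{prop:convex} applies and $2\ell+\arcsin\varepsilon<\delta$. Take $\Omega=\Omega_\varepsilon$.
\end{proof}

\section{Geodesic convexity}\label{sec:geod}

Convexity was defined through the boundary. One could instead require that $\Omega$ contain the minimizing geodesic between any two of its points. For $\delta<\pi/4$ the domains $\Omega_\varepsilon$ of Theorem~\ref{thm:main} have this property too, so this reading does not rescue the conjecture.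

Any two points $q_0,q_1$ of a ball of radius $\delta<\pi/4$ are at distance $d<\pi/2$. Fix a unit representative $Z_0$ of $q_0$, and let $Z_1$ be the unit representative of $q_1$ with $\langle Z_1,Z_0\rangle=\cos d>0$; it is unique and depends continuously on $q_1$. If the geodesic \eqref{eq:geod} from $Z_0$ with velocity $W$ reaches $q_1$ at time $d>0$, then $\cos d\,Z_0+\sin d\,W$ is a unit representative of $q_1$ whose product with $Z_0$ is $\cos d$, so it equals $Z_1$. Thus the minimizing geodesic is unique, its image is $\{[(1-a)Z_0+aZ_1]:0\le a\le1\}$, and it depends continuously on $q_1$.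

Let $q_0,q_1\in\Omega_\varepsilon$, and let $q(t)$, $0\le t\le1$, be a path in $\Omega_\varepsilon$ from $q_0$ to $q_1$. Let $I$ be the set of $t$ for which the minimizing geodesic from $q_0$ to $q(t)$ lies in $\Omega_\varepsilon$. Then $0\in I$, and $I$ is open by continuous dependence. Let $t$ be a limit of points of $I$. The minimizing geodesic $c$ from $q_0$ to $q(t)$ lies in $\overline{\Omega_\varepsilon}$ and has its endpoints in $\Omega_\varepsilon$. If it met $\partial\Omega_\varepsilon$, then $c$ would be nonconstant and $\Phi\circ c\le0$ would have an interior maximum equal to $0$. There $c'\ne0$ is tangent to $\partial\Omega_\varepsilon$, so $(\Phi\circ c)''=\operatorname{Hess}\Phi(c',c')>0$ by Proposition~\ref{prop:convex} and \eqref{eq:II}, which is impossible at a maximum. So $I$ is closed, $I=[0,1]$, and the minimizing geodesic from $q_0$ to $q_1$ lies in $\Omega_\varepsilon$.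

\begin{thebibliography}{9}

\bibitem{GT}
Gilbarg--Trudinger, Theorem 6.2 (interior Schauder estimates) and Theorem 8.20 (Harnack inequality).

\bibitem{Xia}
Yusen Xia, \emph{Log-Concavity of First Dirichlet Eigenfunctions on $\mathbb{CP}^2$}, arXiv:2609.22659 (2026).

\end{thebibliography}
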